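# Finite multiple zeta values over $\mathbb F_q[\theta]$: the dimension in each weight

## 1. Adding inverses of polynomials over $\mathbb F_2$

Work in $\mathbb F_2[\theta]$ and add the inverses of all nonzero polynomials of degree less than $2$. With $v=\theta^2+\theta$,
$$1+\frac1\theta+\frac1{\theta+1}=1+\frac1{v}=\frac{v+1}{v}=\frac{\theta^2+\theta+1}{\theta^2+\theta}.$$
The numerator is the only irreducible polynomial of degree $2$. Now include degree $2$. We have $\frac1{\theta^2}+\frac1{(\theta+1)^2}=\frac1{v^2}$ and $\frac1{\theta^2+\theta}+\frac1{\theta^2+\theta+1}=\frac1{v(v+1)}$, so the four new terms add up to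
$$\frac1{v^2}+\frac1{v(v+1)}=\frac{(v+1)+v}{v^2(v+1)}=\frac1{v^2(v+1)},$$
and the total is
$$\frac{v+1}{v}+\frac1{v^2(v+1)}=\frac{v(v+1)^2+1}{v^2(v+1)}=\frac{v^3+v+1}{v^2(v+1)} .$$
In terms of $\theta$ the numerator is $\theta^6+\theta^5+\theta^4+\theta^3+\theta^2+\theta+1=(\theta^3+\theta+1)(\theta^3+\theta^2+1)$, the product of both irreducible polynomials of degree $3$. So the sum over degrees less than $d$ vanishes modulo every prime of degree $d$, for $d=2$ and $d=3$. For $d=1$ it is $1$ and does not vanish.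

Next take nested sums $\sum\frac1{ab}$ over $d>\deg a>\deg b$. For $d=2$ this is $\frac1\theta+\frac1{\theta+1}=\frac1v$, and $v\equiv1$ modulo $\theta^2+\theta+1$, so the value is $1$. For $d=3$ it is
$$\frac1v+\frac1{v^2(v+1)}\cdot\frac{v+1}{v}=\frac1v+\frac1{v^3}=\frac{(v+1)^2}{v^3}.$$
Modulo a prime of degree $3$ we have $v^3=v+1$, so the value is $v^6/v^3=v^3=v+1\ne0$. This nested sum does not vanish.

So some of these sums vanish modulo all large primes and others do not. Call the sum of the exponents in the denominators the weight. For a fixed weight there are finitely many such nested sums. How many of them are linearly independent, when each sum is remembered only through its residues modulo $P$, for all $P$ but finitely many? Theorem A below gives the answer.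

## 2. The algebra $\mathcal A_K$ and the two theorems

Let $q$ be a prime power, $A=\mathbb F_q[\theta]$, $K=\mathbb F_q(\theta)$, and let $A_+$ be the set of monic polynomials. The letter $P$ always denotes a monic irreducible polynomial, a *prime*. The zero polynomial has degree $-\infty$.

**Definition (words).** A word, or index, is a finite sequence $s=(s_1,\dots,s_r)$ of positive integers, $r\ge0$. Its weight is $|s|=\mathrm{wt}(s)=s_1+\cdots+s_r$ and its depth is $r$. The set of words is $\mathcal I$, and it contains the empty word $\varnothing$.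

**Definition (truncated values).** For $d\ge0$,
$$\zeta_A(s)_{<d}=\sum_{\substack{a_1,\dots,a_r\in A_+\\ d>\deg a_1>\cdots>\deg a_r\ge0}}\frac1{a_1^{s_1}\cdots a_r^{s_r}}\in K,\qquad \zeta_A(\varnothing)_{<d}=1.$$

For $q=2$ we just computed $\zeta_A(1)_{<2}=\frac{v+1}v$ and $\zeta_A(1,1)_{<3}=\frac{(v+1)^2}{v^3}$.

**Definition (the algebra $\mathcal A_K$).** Put $\mathcal A_K=\big(\prod_PA/P\big)\big/\big(\bigoplus_PA/P\big)$. An element is a family of residues, and two families are identified if they agree at all but finitely many $P$.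

A fraction $\alpha/\beta\in K$ makes sense modulo every $P\nmid\beta$, so $\mathcal A_K$ is a $K$-algebra. A family is zero in $\mathcal A_K$ exactly when almost all of its components are zero.

**Definition (finite multiple zeta values).** Put $\zeta_{\mathcal A_K}(s)=\big(\zeta_A(s)_{<\deg P}\bmod P\big)_P\in\mathcal A_K$, and for $w\ge0$ let $\mathcal Z_{\mathcal A_K,w}=\mathrm{Span}_K\{\zeta_{\mathcal A_K}(s):|s|=w\}$.

Only polynomials of degree $<\deg P$ are inverted, so the residues exist. In Section 1 the two components of $\zeta_{\mathcal A_K}(1)$ at $\deg P=1$ were $1$, which is harmless: two components do not matter in $\mathcal A_K$.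

Define integers $D_{\mathcal A_K,w}$ by
$$\frac{1-X^{q-1}}{1-X-X^2-\cdots-X^q}=\sum_{w\ge0}D_{\mathcal A_K,w}X^w ,$$
and write $D_w=D_{\mathcal A_K,w}$. Define $t_w$ by $\sum_wt_wX^w=\frac1{1-X-\cdots-X^q}$, with $t_w=0$ for $w<0$. Then $D_w=t_w-t_{w-q+1}$, while $t_0=1$ and $t_w=t_{w-1}+\cdots+t_{w-q}$ for $w\ge1$. For $q=2$ the $t_w$ begin $1,1,2,3,5,8$ and the $D_w$ begin $1,0,1,1,2,3$. For $q=3$ they begin $1,1,2,4,7,13$ and $1,1,1,3,5,9$.

The statement that $\dim_K\mathcal Z_{\mathcal A_K,w}=D_{\mathcal A_K,w}$ for every $w\ge0$ is Shi's conjecture, as posed in Hung-Chun Tsui, "Multiple Zeta Values in Positive Characteristic: A Kaneko-Zagier-Type Conjecture", arXiv:2609.37450 (2026). It is true.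

**Theorem A.** $\dim_K\mathcal Z_{\mathcal A_K,w}=D_{\mathcal A_K,w}$ for all $w\ge0$ and all prime powers $q$.

The proof gives more, and to say what, we need two further pieces of notation.

**Definition (the functions $z(s)$).** Put $\ell_j=\prod_{i=1}^j(\theta-\theta^{q^i})$ and $X_j=1/\ell_j$ for $j\ge0$, and $X_j=0$ for $j<0$. Put
$$z(s)_{<d}=\sum_{d>i_1>\cdots>i_r\ge0}X_{i_1}^{s_1}\cdots X_{i_r}^{s_r},\qquad z(\varnothing)_{<d}=1 .$$
Let $R_w\subset\mathrm{Fun}(\mathbb Z_{\ge0},K)$ be the $K$-span of the functions $d\mapsto z(s)_{<d}$ with $|s|=w$, and $\rho_w=\dim_KR_w$. For $w<0$ put $R_w=0$, $\rho_w=0$.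

For $q=2$: $\ell_1=\theta+\theta^2=v$, and $\ell_2=v(\theta+\theta^4)=v\cdot v(v+1)$, because $\theta^4+\theta=v^2+v$. So $X_2=\frac1{v^2(v+1)}$, which is the sum of the inverses of all polynomials of degree $2$ found in Section 1. This is no accident, as Section 3 will show.

**Definition (the field $L$ acting on $\mathcal A_K$).** Let $t$ be a copy of $\theta$, so $K\cong\mathbb F_q(t)$, and let $L=\bigcup_n\mathbb F_q(t^{1/q^n})$ be the perfect closure. Each $A/P$ is a finite field, so $\theta$ has a unique $q^n$-th root in it. Let $t^{1/q^n}$ act as this root in each $A/P$.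

This makes $\mathcal A_K$ an $L$-algebra extending the $K$-structure. Indeed, if $0\ne f\in\mathbb F_q[Y]$ and $y=t^{1/q^n}$, then $f(y)^{q^n}=f(t)$ since the coefficients lie in $\mathbb F_q$; as $f(\theta)\not\equiv0\bmod P$ for almost all $P$, the image of $f(y)$ is a unit of $\mathcal A_K$. For an example take $q=2$ and $P=\theta^2+\theta+1$: the square root of $\theta$ in $A/P$ is $\theta+1=\theta^2$. In general, if $\deg P=d\ge n$, then $\theta^{q^d}\equiv\theta\bmod P$, so the $q^n$-th root of $\theta$ is $\theta^{q^{d-n}}$.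

**Theorem B.**

1. The sum $\sum_w\mathcal Z_{\mathcal A_K,w}\subset\mathcal A_K$ is direct, and $K$-linearly independent elements of it are linearly independent over $L$.
2. $R_w$ is the $K$-span of the functions $d\mapsto\zeta_A(s)_{<d}$, $|s|=w$, and $\dim_KR_w=t_w$. The kernel of the surjection $R_w\to\mathcal Z_{\mathcal A_K,w}$, $g\mapsto(g_{\deg P}\bmod P)_P$, is exactly $\eta R_{w-q+1}$, where $\eta=\zeta_A(q-1)_{<\bullet}$. Thus $\bigoplus_w\mathcal Z_{\mathcal A_K,w}\cong R/\eta R$ for the graded ring $R=\bigoplus_wR_w$.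
3. With $\nu=z(q)-\ell_1z(1,q-1)\in R_q$, the kernel of $\bigoplus_{k=0}^nR_{n-k}T^k\to\mathrm{Fun}(\mathbb Z_{\ge0},K)$, $T\mapsto X=(X_j)_j$, is exactly the degree-$n$ part of $(\ell_1\eta T-\nu)R[T]$ ($\deg T=1$).

One textbook fact is used constantly: $\theta^{q^j}-\theta$ is the product of all primes $P$ with $\deg P\mid j$, each occurring once. It has three consequences. If $i<\deg P$ then $P\nmid\ell_i$. The primes of degree $d'$ have total degree at most $q^{d'}$. Finally, put
$$\Pi_d=\prod_{\deg P=d}P,\qquad b_d=\frac{\theta^{q^d}-\theta}{\Pi_d}\in A;$$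
then $b_d$ is the product of the primes whose degree is a proper divisor of $d$, so $\deg b_d\le\sum_{1\le d'\le d/2}q^{d'}\le2q^{d/2}$.

## 3. Replacing power sums by powers of $1/\ell_d$

The sums over all monic $a$ of a given degree are awkward. In this section we trade them for the single quantities $X_d=1/\ell_d$, without changing the spans.

**Step 3.1: products stay in the family.** This step makes $R=\bigoplus_wR_w$ a graded ring. Let $s=(s_1,s^\flat)$ and $s'=(s_1',s'^\flat)$ be nonempty words. In the product $z(s)_{<d}z(s')_{<d}$ compare the two largest indices and call the larger one $j$: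
$$z(s)_{<d}\,z(s')_{<d}=\sum_{j<d}\Big(X_j^{s_1}z(s^\flat)_{<j}z(s')_{<j}+X_j^{s_1'}z(s)_{<j}z(s'^\flat)_{<j}+X_j^{s_1+s_1'}z(s^\flat)_{<j}z(s'^\flat)_{<j}\Big).$$
By induction on the total depth, the products inside are $\mathbb F_p$-combinations of functions $z(s'')$, where $p$ is the characteristic, with coefficients not depending on $j$. Since $\sum_{j<d}X_j^az(s'')_{<j}=z(a,s'')_{<d}$, the function $z(s)z(s')$ is an $\mathbb F_p$-combination of $z(s'')$ with $|s''|=|s|+|s'|$. Hence $R_aR_b\subset R_{a+b}$. This is the *quasi-shuffle* argument. It works for nested sums $\sum\prod_ka_{j_k}^{s_k}$ over strictly monotone indices for any sequence $(a_j)$, with coefficients independent of the cut-off. Two examples: $z(1)^2=z(2)+2z(1,1)$ and $z(1)z(2)=z(1,2)+z(2,1)+z(3)$.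

**Step 3.2: a closed form for $\eta=z(q-1)$.** Everything about the upper bound rests on this. For $d\ge1$,
$$\eta_d=\frac{\ell_d}{\ell_1\ell_{d-1}^q}. \tag{1}$$
For $d=1$ both sides are $1$. By $\ell_{d+1}=\ell_d(\theta-\theta^{q^{d+1}})$ and $\ell_d=\ell_{d-1}(\theta-\theta^{q^d})$, the right side at $d+1$ minus the right side at $d$ equals
$$\frac1{\ell_1\ell_d^{q-1}}\Big[(\theta-\theta^{q^{d+1}})-(\theta-\theta^{q^d})^q\Big]=\frac{\theta-\theta^q}{\ell_1\ell_d^{q-1}}=\ell_d^{-(q-1)},$$
which is also $\eta_{d+1}-\eta_d$. This proves (1). It follows that $\ell_1X_d\eta_d=X_{d-1}^q$ for all $d\ge0$ (at $d=0$ both sides are $0$). Write $j$ for $d$ and sum over $1\le j\le d$. The right sides add up to $z(q)_{<d}$. The left sides add up to $\ell_1z(1,q-1)_{<d}+\ell_1X_d\eta_d$. With $\nu=z(q)-\ell_1z(1,q-1)\in R_q$ this says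
$$\nu_d=X_{d-1}^q=\ell_1X_d\eta_d\qquad(d\ge0). \tag{2}$$

**Step 3.3: shifting and raising to the $q$-th power.** We show: *if $g\in R_n$, then $d\mapsto g_{d-1}^q$ lies in $R_{qn}$.* Here $g_{-1}:=0$ if $n\ge1$, and $g_{-1}$ is the constant value of $g$ if $n=0$. Coefficients $c$ merely become $c^q$, so we may take $g=z(s)$. Write $qs=(qs_1,\dots,qs_r)$ and $y(s)_d=z(s)_{<d-1}^q=z(qs)_{<d-1}$. For $s=(s_1,s^\flat)$, isolate the terms of $z(qs)_{<d}$ whose largest index is $d-1$ and use (2):
$$z(qs)_{<d}-z(qs)_{<d-1}=X_{d-1}^{qs_1}z(qs^\flat)_{<d-1}=\nu_d^{s_1}\,y(s^\flat)_d ,$$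
where both ends are $0$ at $d=0$. So $y(s)=z(qs)-\nu^{s_1}y(s^\flat)$. By induction on depth, and since $\nu^{s_1}\in R_{qs_1}$, we get $y(s)\in R_{qn}$. Starting from $\nu\in R_q$ and iterating, we find that $d\mapsto X_{d-i}^{q^i}$ lies in $R_{q^i}$ for every $i\ge1$.

**Step 3.4: power sums in terms of the $X_d$.** Let $S_d(k)=\sum_{a\in A_+,\,\deg a=d}a^{-k}$. We want to express $S_d(k)$ by $X_d^k$ plus correction terms. Let $E_d(x)=\prod_{\deg a<d}(x-a)$, the product over all $a\in A$ of degree $<d$ including $0$, so $E_0=x$. Let $\Delta_0=1$, $\Delta_i=(\theta^{q^i}-\theta)\Delta_{i-1}^q$, and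
$$F_d(x)=\sum_{i\ge0}\Delta_i^{-1}X_{d-i}^{q^i}x^{q^i}$$
(a finite sum, since $X_{d-i}=0$ for $i>d$). *Then $E_d=\Delta_dF_d$ and $E_d(\theta^d)=\Delta_d$*, an identity of Carlitz. To prove it, first note that for $d\ge1$
$$(\theta^{q^d}-\theta)F_d=F_{d-1}^q-F_{d-1},\qquad F_d(\theta x)=\theta F_d(x)+F_{d-1}(x)^q .$$
For the first identity take the coefficient of $x^{q^i}$, $0\le i\le d$, and divide by $\Delta_i^{-1}X_{d-i}^{q^i}$. The left side leaves $\theta^{q^d}-\theta$. The term $F_{d-1}^q$ has coefficient $\Delta_{i-1}^{-q}X_{d-i}^{q^i}$ for $i\ge1$ and $0$ for $i=0$, so it leaves $\theta^{q^i}-\theta$. The term $F_{d-1}$ leaves $(X_{d-1-i}/X_{d-i})^{q^i}=(\theta-\theta^{q^{d-i}})^{q^i}$, which is correct also for $i=d$, where it is $0$. Indeed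
$$\theta^{q^d}-\theta=(\theta^{q^i}-\theta)-(\theta-\theta^{q^{d-i}})^{q^i}.$$
The second identity follows by comparing coefficients, since $(\theta^{q^i}-\theta)\Delta_i^{-1}=\Delta_{i-1}^{-q}$ for $i\ge1$.

Now induct on $d$; for $d=0$ the assertion is clear. Assume it for $d-1$. Then $E_{d-1}$ is $\mathbb F_q$-linear with $E_{d-1}(\theta^{d-1})=\Delta_{d-1}$. Polynomials of degree $<d$ are $a+c\theta^{d-1}$ with $\deg a<d-1$, $c\in\mathbb F_q$, so
$$E_d(x)=\prod_{c\in\mathbb F_q}\big(E_{d-1}(x)-c\Delta_{d-1}\big)=E_{d-1}^q-\Delta_{d-1}^{q-1}E_{d-1}=\Delta_{d-1}^q(F_{d-1}^q-F_{d-1})=\Delta_dF_d .$$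
As $E_d(\theta^{d-1})=0$, the second identity at $x=\theta^{d-1}$ gives $F_d(\theta^d)=F_{d-1}(\theta^{d-1})^q=1$, that is, $E_d(\theta^d)=\Delta_d$.

Next, $\prod_{a\in A_+,\deg a=d}(x+a)=E_d(x+\theta^d)=E_d(x)+\Delta_d$. The derivative of $E_d=\Delta_dF_d$ is the constant $\Delta_dX_d$. Logarithmic differentiation gives
$$\sum_{k\ge1}(-x)^{k-1}S_d(k)=\sum_{\substack{a\in A_+\\\deg a=d}}\frac1{x+a}=\frac{X_d}{1+F_d(x)}=X_d\sum_{n\ge0}(-1)^nF_d(x)^n .$$
Take the coefficient of $x^{k-1}$. Multiplying out $F_d^n$ means choosing one term $\Delta_i^{-1}X_{d-i}^{q^i}x^{q^i}$ from each factor, with exponents adding up to $k-1$. Choosing $i=0$ (the term $X_dx$) everywhere forces $n=k-1$ and contributes $X_d^k$ to $S_d(k)$. Among the other choices collect those with exactly $a-1$ factors of index $0$. They contribute $X_d\cdot X_d^{a-1}$ times a combination, with coefficients independent of $d$, of products of functions $X_{d-i}^{q^i}$, $i\ge1$, whose exponents $q^i$ add up to $k-a$. By Step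 3.3,
$$S_d(k)=X_d^k+\sum_{1\le a<k}X_d^a\,h_d^{(k,a)},\qquad h^{(k,a)}\in R_{k-a},$$
and $h^{(k,a)}=0$ unless $k-a\ge q$. In particular $S_d(q-1)=X_d^{q-1}$, so $\eta=z(q-1)=\zeta_A(q-1)_{<\bullet}$.

**Lemma 1.** *$R_w$ equals the $K$-span $R_w'$ of the functions $d\mapsto\zeta_A(s)_{<d}$, $|s|=w$.*

*Proof.* The tool is the operator $\Sigma:g\mapsto\big(d\mapsto\sum_{j<d}g_j\big)$ on functions; it is injective because $g_d=(\Sigma g)_{d+1}-(\Sigma g)_d$. For $w\ge1$ put
$$R_w^+=\sum_{k\ge1}X^kR_{w-k},\qquad R_w'^+=\sum_{k\ge1}S_\bullet(k)R'_{w-k}$$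
(with $R'_n=0$ for $n<0$). Since $\Sigma$ maps $X^kz(s)$ to $z(k,s)$ and $S_\bullet(k)\zeta_A(s)_{<\bullet}$ to $\zeta_A(k,s)_{<\bullet}$, it maps $R_w^+$ onto $R_w$ and $R_w'^+$ onto $R_w'$. We have $R_0=R_0'$. Let $w\ge1$ and assume $R'_n=R_n$ for $n<w$. If $g\in R_{w-k}$, then $S_\bullet(k)g=X^kg+\sum_{a<k}X^a(h^{(k,a)}g)$ with $h^{(k,a)}g\in R_{w-a}$; so $R_w'^+\subset R_w^+$. Conversely, we show $X^kg\in R_w'^+$ for $g\in R_{w-k}=R'_{w-k}$ by induction on $k$: in $X^kg=S_\bullet(k)g-\sum_{a<k}X^a(h^{(k,a)}g)$ the first term is in $R_w'^+$ by definition and the others by induction. Hence $R_w'^+=R_w^+$, and applying $\Sigma$ gives $R_w'=R_w$. $\square$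

**Step 3.5: passing to $\mathcal A_K$.** If $i<\deg P$ then $P\nmid\ell_i$, so $z_{\mathcal A}(s):=(z(s)_{<\deg P}\bmod P)_P$ makes sense in $\mathcal A_K$, and $g\mapsto(g_{\deg P}\bmod P)_P$ is a well-defined $K$-linear map $R_w\to\mathcal A_K$. By Lemma 1,
$$\mathcal Z_{\mathcal A_K,w}=\mathrm{Span}_K\{z_{\mathcal A}(s):|s|=w\}=\text{image of }R_w .$$

## 4. One relation and one vanishing element: upper bounds

**Lemma 2.** *$\rho_w\le\rho_{w-1}+\cdots+\rho_{w-q}$ for $w\ge1$; hence $\rho_w\le t_w$ for all $w$.*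

*Proof.* First, multiplication by $\eta$ is injective on each $R_n$. By (1), $\eta_d\ne0$ for $d\ge1$, so $\eta g=0$ forces $g_d=0$ for $d\ge1$. If $n\ge1$, then $g_0=0$ as well, because all elements of $R_n$ vanish at $d=0$; if $n=0$, then $g$ is constant. Either way $g=0$.

Since $\Sigma$ and multiplication by $X$ are injective,
$$\rho_w=\dim R_w^+=\dim\sum_{k=0}^{w-1}X^kR_{w-1-k}.$$
This is the image of $\varphi:\bigoplus_{k=0}^{w-1}R_{w-1-k}T^k\to\mathrm{Fun}(\mathbb Z_{\ge0},K)$, $T\mapsto X$. By (2), $\ell_1\eta X-\nu=0$. As $\eta\in R_{q-1}$ and $\nu\in R_q$, the kernel of $\varphi$ contains $(\ell_1\eta T-\nu)\bigoplus_{k\ge0}R_{w-1-q-k}T^k$. Multiplication by $\ell_1\eta T-\nu$ is injective: the top coefficient in $T$ gets multiplied by $\ell_1\eta$. So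
$$\rho_w\le\sum_{n\le w-1}\rho_n-\sum_{n\le w-1-q}\rho_n=\rho_{w-1}+\cdots+\rho_{w-q}.$$
With $\rho_0=1=t_0$ and $t_w=t_{w-1}+\cdots+t_{w-q}$ the second claim follows by induction. $\square$

**Lemma 3.** *$\dim_K\mathcal Z_{\mathcal A_K,w}\le\rho_w-\rho_{w-q+1}$.*

*Proof.* Let $\deg P=d\ge2$. Then $P\mid\theta^{q^d}-\theta$, so $P\mid\ell_d$, while $P\nmid\ell_1\ell_{d-1}$. By (1), $\eta_d\equiv0\bmod P$. So $\eta R_{w-q+1}\subset R_w$ maps to $0$ in $\mathcal A_K$, and it has dimension $\rho_{w-q+1}$. $\square$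

For $q=2$ this explains Section 1: $\eta_d=\zeta_A(1)_{<d}\equiv0$ modulo all $P$ of degree $d\ge2$. Let us go through $q=2$, $w\le3$ by hand. In weight $0$ the space is $K\cdot1$, of dimension $1=D_0$. In weight $1$ it is $0$, and $D_1=0$. In weight $2$ we have $z(2)=z(1)^2=\eta^2$, which maps to $0$. By (2), $z(2)_{<d}-\ell_1z(1,1)_{<d}=X_{d-1}^2$, so $z_{\mathcal A}(1,1)$ has components $X_{d-1}^2/\ell_1$ up to sign, which are nonzero for $\deg P=d\ge2$; the dimension is $1=D_2$. In weight $3$ there is a linear relation already among the functions: multiply $\ell_1X\eta=\nu$ by $X$ and apply $\Sigma$ to get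
$$\ell_1z(2,1)=z(1,2)-\ell_1z(1,1,1).$$
(At $d=2$ this reads $v\cdot\frac1{v^2}=\frac1v-0$.) Furthermore $\eta z(2)=z(1,2)+z(2,1)+z(3)$ and $\eta z(1,1)=3z(1,1,1)+z(2,1)+z(1,2)$ map to $0$. So in $\mathcal A_K$, in characteristic $2$, $z_{\mathcal A}(1,1,1)+z_{\mathcal A}(2,1)=z_{\mathcal A}(1,2)$, and the relation becomes $z_{\mathcal A}(1,2)=\ell_1z_{\mathcal A}(1,2)$. Hence $z_{\mathcal A}(1,2)=0$ and $z_{\mathcal A}(3)=z_{\mathcal A}(2,1)=z_{\mathcal A}(1,1,1)$, so $\dim\mathcal Z_{\mathcal A_K,3}\le1=D_3$. As a check, $z(1,2)_{<3}=\frac1v+\frac{1}{v^2(v+1)}\big(1+\frac1{v^2}\big)=\frac{v^3+v+1}{v^4}$, which indeed vanishes modulo both primes of degree $3$.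

By Lemmas 2 and 3 the numbers $D_w$ arise by taking away one relation and one ideal. What remains is to show that nothing else vanishes.

## 5. Where comparing degrees stops

The natural attempt at a lower bound is to turn a congruence into an equality by size. Suppose $\sum_{|s|=w}c_sz_{\mathcal A}(s)=0$, with $c_s\in A$ after clearing denominators. For large $d$ the element $\ell_{d-1}^w\sum_sc_sz(s)_{<d}$ lies in $A$ and is divisible by every $P$ of degree $d$, hence by $\Pi_d$. Since $\deg\ell_{d-1}=\frac{q^d-q}{q-1}$ and $\deg z(s)_{<d}\le0$, its degree is at most $\frac w{q-1}(q^d-q)+C$ with $C$ independent of $d$, while $\deg\Pi_d\ge q^d-2q^{d/2}$. If $w<q-1$, then for large $d$ the polynomial must be $0$, and the relation holds in $K$ itself, for all large $d$.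

The argument stops exactly at $w=q-1$, and not for lack of care. By (1),
$$\ell_{d-1}^{q-1}\eta_d=\frac{\ell_d}{\ell_1\ell_{d-1}}=\frac{\theta-\theta^{q^d}}{\ell_1},$$
a nonzero multiple of $\Pi_d$ for $d\ge2$, of degree $q^d-q$. From weight $q-1$ on, the numerators are as large as the modulus, and genuine congruences occur that are not equalities. For $q=2$ the argument says nothing in any positive weight. We need a way to use the congruence modulo $\Pi_d$ that tolerates a nonzero quotient.

## 6. The indices close to $d$ and the left functions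

Look at the $X_i$ with $i$ close to $d=\deg P$. Modulo $P$, $\theta^{q^{d-k}}$ is the $q^k$-th root of $\theta$. So
$$\frac{X_{d-2}}{X_{d-1}}=\theta-\theta^{q^{d-1}},\qquad\frac{X_{d-3}}{X_{d-1}}=(\theta-\theta^{q^{d-1}})(\theta-\theta^{q^{d-2}})$$
act on $A/P$ like $t-t^{1/q}$ and $(t-t^{1/q})(t-t^{1/q^2})$, elements of $L$ that do not depend on $P$. Near the top, the sequence $X_{d-1},X_{d-2},\dots$ is a common factor times a universal sequence. This suggests cutting each nested sum at $i=e$, where $d=e+m$, keeping $m$ fixed and letting $e\to\infty$. The indices $i\ge e$ give universal expressions in $L$, and the indices $i<e$ give $z(s'')_{<e}$.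

**Definition (left functions).** Let $y_k=t^{1/q^k}$ (so $y_0=t$), $O_m=\mathbb F_q(t)(y_{m-1})\subset L$ and $\delta_n=\prod_{k=1}^n(t-y_k)$ (so $\delta_0=1$). For a word $s$ put
$$N_m[s]=\sum_{0\le j_1<\cdots<j_r\le m-1}\delta_{j_1}^{s_1}\cdots\delta_{j_r}^{s_r},\qquad\psi_m[s]=\delta_{m-1}^{-|s|}N_m[s]\in O_m .$$

For example, $N_2[(n)]=1+(t-t^{1/q})^n$ and $N_2[(a,b)]=(t-t^{1/q})^b$. The index $j$ stands for $i=d-1-j$, so the decreasing $i$'s of $z(s)$ become increasing $j$'s.

To treat all $m$ at once, let $\mathcal S$ be the ring of sequences $(a_m)_{m\gg0}$ in $L$ modulo eventual equality, containing $L$ as the constant sequences, and let $(\tau a)_m=a_{m-1}$; this is an injective $L$-linear ring endomorphism. Let $u=(y_{m-1})_m$. The $y_k$ are distinct, so for $0\ne p\in L[U]$ we have $p(y_{m-1})\ne0$ for $m\gg0$. Hence $\mathbb E:=L(u)\cong L(U)$ is a field inside $\mathcal S$. Since $y_{m-2}=y_{m-1}^q$, on $\mathbb E$ the shift is $\tau(r(u))=r(u^q)$. Let $\varepsilon=(\delta_{m-1}^{-1})_m$;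 from $\delta_{m-1}=\delta_{m-2}(t-y_{m-1})$ we get $\tau\varepsilon=(t-u)\varepsilon$. Write $N[s]=(N_m[s])_m$ and $\psi[s]=(\psi_m[s])_m=\varepsilon^{|s|}N[s]$, extended $L$-linearly to combinations of words, and
$$\mathcal P_{\le N}=\mathrm{Span}_{\mathbb E}\{\psi[s]:|s|\le N\},\qquad\mathcal P_{\le-1}=0 .$$
By quasi-shuffle for the sums $N_m[s]$, with coefficients independent of $m$, we have $\mathcal P_{\le a}\mathcal P_{\le b}\subset\mathcal P_{\le a+b}$.

Let $Q_n$ be the $L$-space with basis the words of weight $n$, and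
$$\mathcal K_n=\{h\in Q_n:\psi[h]\in\mathcal P_{\le n-1}\},$$
an $L$-subspace. The link between the two worlds is the following statement.

**Proposition 4.** *Let $f=\sum_{|s|\le w}f_s\,s$ be a finite $L$-combination of words with $\sum_sf_sz_{\mathcal A}(s)=0$ in $\mathcal A_K$. Then its weight-$w$ part $f_{[w]}:=\sum_{|s|=w}f_s\,s$ lies in $\mathcal K_w$.*

A relation among finite multiple zeta values thus yields, in its top weight, a relation among left functions modulo lower weight. Section 7 proves this, and Section 8 bounds $\dim_{\mathbb E}\mathcal P_{\le N}$ from below.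

## 7. Digits in base $\theta^{q^{e+1}}$

Write $x_j=\theta^{q^j}$. The modulus $\theta^{q^d}-\theta$ is a very short polynomial in $x_{e+1}$: with $d=e+m$ it is $x_{e+1}^{q^{m-1}}-\theta$. We shall expand everything in base $x_{e+1}$. The quotient by the modulus will not be zero, but it will have degree $o(q^e)$, and then so have the carries between the digits. Here is the notion that captures a digit equation with small carries.

**Definition (small sequences).** A sequence $(H_e)_{e\gg0}$ in $K$ is *small* if for $e\gg0$ there are $b_e,c_e,c_e'\in A$, $b_e\ne0$, with degrees bounded above by some quantity $o(q^e)$ as $e\to\infty$, such that $b_eH_e=x_{e+1}c_e-c_e'$. (The letter $b_e$ here is an unspecified polynomial; in the application it will be the $b_d$ of Section 2.)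

For example $H_e=1$ and $H_e=x_{e+1}$ are small. The sequence $H_e=x_e$ is not: $b_ex_e$ has degree $q^e+o(q^e)$, which for large $e$ is less than $q^{e+1}$, so $c_e=0$; but then $\deg c_e'\ge q^e$. Small sequences form a $K$-vector space. For sums, multiply each equation by the $b_e$ of the other. For a scalar $\alpha/\beta$, replace $(b_e,c_e,c_e')$ by $(\beta b_e,\alpha c_e,\alpha c_e')$.

**Lemma 5.** *The sequence $(\ell_e)_e$ is not small.*

*Proof.* Recall $\deg\ell_e=\frac{q^{e+1}-q}{q-1}$. Suppose $b\ell_e=x_{e+1}c-c'$ for all large $e$, with $b\ne0$ and all degrees $o(q^e)$.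

*The case $q\ge3$.* The left side has degree $\frac{q^{e+1}}{q-1}+o(q^e)$, which for large $e$ is less than $q^{e+1}$ and is not $o(q^e)$. The right side has degree at least $q^{e+1}$ if $c\ne0$, and it is zero or of degree $o(q^e)$ if $c=0$. This is a contradiction.

*The case $q=2$.* Here $\deg\ell_e=2^{e+1}-2$ is almost $\deg x_{e+1}$, and degrees alone decide nothing. We descend instead. *Claim: if $e\ge1$, $b,c,c'\in A$ have degree $\le B$, where $B\ge0$ and $B+2<2^e$, and $b\ell_e=x_{e+1}c+c'$, then $c'=\theta^2c$ and $b\ell_{e-1}=(x_e+\theta)c$.* Divide with remainder: $b\ell_{e-1}=x_ea+v$ with $\deg v<2^e$. As $\deg\ell_{e-1}=2^e-2$, we have $\deg a\le B$. Since $\ell_e=(\theta+x_e)\ell_{e-1}$ and $x_{e+1}=x_e^2$,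
$$x_e^2(a+c)+x_e(\theta a+v)+(\theta v+c')=0 .$$
So $x_e\mid\theta v+c'$, and this has degree $\le2^e$; hence $\theta v+c'=\kappa x_e$ with $\kappa\in\mathbb F_2$. Dividing by $x_e$ gives $x_e(a+c)=\theta a+v+\kappa$. The right side has degree $<2^e$, so $a=c$ and $v=\theta a+\kappa$. Then $\kappa x_e=\theta v+c'=\theta^2a+\kappa\theta+c'$ has degree $\le B+2<2^e$, so $\kappa=0$. Thus $v=\theta c$, $c'=\theta v=\theta^2c$ and $b\ell_{e-1}=x_ec+\theta c$, which proves the claim.

For $e$ large let $B=o(2^e)$ bound the degrees in $b\ell_e=x_{e+1}c+c'$ (signs do not matter in characteristic $2$). The claim gives $b\ell_{e-1}=x_ec+\theta c$. This is an equation of the same shape at level $e-1$, with $\theta c$ in the role of $c'$ and $B+1$ in the role of $B$; the claim applies because $B+3<2^{e-1}$ for large $e$. It gives $\theta c=\theta^2c$, so $c=0$ and $b\ell_{e-1}=0$, a contradiction. $\square$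

We now prove Proposition 4. Multiplying the relation by a nonzero element of $L$ we may assume $f_s\in\mathbb F_q[t^{1/q^M}]$ for some $M\ge0$. In $A/P$ with $\deg P=d\ge M$ the $q^M$-th root of $\theta$ is $\theta^{q^{d-M}}$. So there is $d_0>M$ such that for all $P$ with $\deg P=d\ge d_0$ we have $\sum_s\bar f_sz(s)_{<d}=0$ in $A/P$, where $\bar f_s$ arises from $f_s$ by $t^{1/q^M}\mapsto\theta^{q^{d-M}}$. Put $f_s=0$ for words not occurring in $f$.

**Step 7.1: splitting the sums at $e=d-m$.** This step separates the part depending on $m$ from the part depending on $e$. Fix $m>M$, let $e\ge1$ and $d=e+m\ge d_0$. Put $y=y_{m-1}$ and $\mathsf Q=q^{m-1}$, so $y^{\mathsf Q}=t$. Let $\sigma:\mathbb F_q[y]\to A$ be the $\mathbb F_q$-algebra homomorphism with $\sigma(y)=x_{e+1}$. As $y_k=y^{q^{m-1-k}}$, we get $\sigma(y_k)=\theta^{q^{d-k}}$ for $0\le k\le m-1$. In particular $\sigma(f_s)=\bar f_s$, and $\sigma(t)=\theta^{q^d}\equiv\theta$ modulo every $P$ of degree $d$. For $0\le j\le m-1$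 we obtain, modulo every such $P$,
$$\sigma(\delta_j)\equiv\prod_{k=1}^j(\theta-\theta^{q^{d-k}})=\frac{\ell_{d-1}}{\ell_{d-1-j}},\qquad\text{in particular}\quad\ell_{d-1}\equiv\ell_e\,\sigma(\delta_{m-1}). \tag{3}$$
In $z(s)_{<d}$ let $s'$ be the prefix of $s$ carrying the indices $i\ge e$, and write $i=d-1-j$ for these, so that $0\le j_1<j_2<\cdots\le m-1$. Let $s''$ be the remaining suffix, which carries indices $<e$. By (3), $X_{d-1-j}\equiv\sigma(\delta_j)/\ell_{d-1}$, so
$$z(s)_{<d}\equiv\sum_{s=s's''}\ell_{d-1}^{-|s'|}\,\sigma(N_m[s'])\,z(s'')_{<e}\pmod P .$$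
Insert this in the relation, multiply by $\ell_{d-1}^{w+1}$, and replace $\ell_{d-1}^{w+1-|s'|}$ using (3):
$$0\equiv\sum_s\sum_{s=s's''}\sigma\big(f_s\,\delta_{m-1}^{\,w+1-|s'|}N_m[s']\big)\,\ell_e^{\,w+1-|s'|}z(s'')_{<e}\pmod P .$$
The exponent $w+1$, rather than $w$, is chosen so that the top-weight term will come with the factor $\ell_e$, which is not small by Lemma 5. With exponent $w$ it would come with the factor $1$, which is small.

Collect terms. Let $\Gamma$ be the finite set of pairs $\gamma=(s'',n)$ with $s''$ a word, $n\ge0$, $n+|s''|\le w$, and put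
$$\Psi_\gamma=\Psi^{(m)}_\gamma=\sum_{|s'|=n}f_{s's''}\,\psi_m[s']\in O_m,\qquad W_\gamma=W_{\gamma,e}=\ell_e^{\,w+1-n}z(s'')_{<e} .$$
Since $\ell_i\mid\ell_e$ for $i<e$ and $|s''|\le w-n$, we have $W_\gamma\in A$. Also $\delta_{m-1}^{w+1}\Psi_\gamma\in\mathbb F_q[y]$. The congruence says $\sum_\gamma\sigma(\delta_{m-1}^{w+1}\Psi_\gamma)W_\gamma\equiv0$ modulo every $P$ of degree $d$, hence modulo $\Pi_d$. Put $g=\delta_{m-1}^{\mathsf Q(w+1)}$. The $\mathsf Q$-th power of an element of $\mathbb F_q[y]$ lies in $\mathbb F_q[y^{\mathsf Q}]=\mathbb F_q[t]$, so $0\ne g\in\mathbb F_q[t]$, and $g/\delta_{m-1}^{w+1}\in\mathbb F_q[y]$. Multiplying by $\sigma(g/\delta_{m-1}^{w+1})$ we arrive at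
$$\sum_{\gamma\in\Gamma}\sigma(g\Psi_\gamma)\,W_\gamma\equiv0\pmod{\Pi_d},\qquad g\Psi_\gamma\in\mathbb F_q[y]. \tag{4}$$

**Step 7.2: expanding in base $x_{e+1}$.** This step rewrites (4) so that its total degree hardly exceeds that of the modulus. Since $\deg\ell_e<q^{e+1}$ and $\deg z(s'')_{<e}\le0$, we have $\deg W_\gamma\le(w+1)q^{e+1}$. Write
$$W_\gamma=\sum_{k=0}^{w+1}x_{e+1}^k\,W_\gamma^{(k)},\qquad\deg W_\gamma^{(k)}<q^{e+1}.$$
Let $\pi_0,\dots,\pi_{\mathsf Q-1}:O_m\to\mathbb F_q(t)$ be the coordinates for the $\mathbb F_q(t)$-basis $1,y,\dots,y^{\mathsf Q-1}$ of $O_m$. They map $\mathbb F_q[y]$ to $\mathbb F_q[t]$. For $\lambda\in\mathbb F_q[t]$ we have $\sigma(\lambda)=\lambda(\theta^{q^d})\equiv\lambda(\theta)\bmod\Pi_d$. Now $\sigma(g\Psi_\gamma)x_{e+1}^k=\sigma(g\Psi_\gamma y^k)$, and expanding $g\Psi_\gamma y^k$ in the basis turns (4) into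
$$\sum_{r=0}^{\mathsf Q-1}x_{e+1}^r\,H_r\equiv0\pmod{\Pi_d},\qquad H_r=\sum_{\gamma,k}\pi_r(g\Psi_\gamma y^k)(\theta)\,W_\gamma^{(k)}\in A, \tag{5}$$
with $\deg H_r\le q^{e+1}+C_m$, where $C_m\ge0$ does not depend on $e$.

**Step 7.3: the carries are small.** *Claim: for fixed $m$ and $r$ the sequence $(H_r)_e$ is small.* Multiply (5) by $b_d$, where $b_d\Pi_d=\theta^{q^d}-\theta=x_{e+1}^{\mathsf Q}-\theta$ and $\deg b_d\le2q^{d/2}$. With $H_r'=b_dH_r$ there is $h\in A$ such that
$$\sum_{r=0}^{\mathsf Q-1}x_{e+1}^r\,H_r'=h\,(x_{e+1}^{\mathsf Q}-\theta).$$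
Put $B=2q^{d/2}+C_m$. As $d=e+m$ with $m$ fixed, $B=o(q^e)$. The left side has degree at most $(\mathsf Q-1)q^{e+1}+q^{e+1}+B=\mathsf Qq^{e+1}+B$, so $\deg h\le B$. For $0\le r\le\mathsf Q$ let $G_r=\sum_{r'<r}x_{e+1}^{r'}H'_{r'}$. Then
$$G_r+\theta h=x_{e+1}^{\mathsf Q}h-\sum_{r'\ge r}x_{e+1}^{r'}H'_{r'}$$
is divisible by $x_{e+1}^r$. As $\deg G_r\le rq^{e+1}+B$ and $\deg\theta h\le B+1$, the quotient $c_r=(G_r+\theta h)/x_{e+1}^r\in A$ has degree $\le B+1$. Finally
$$x_{e+1}^{r+1}c_{r+1}-x_{e+1}^rc_r=G_{r+1}-G_r=x_{e+1}^rH_r',\qquad\text{i.e.}\qquad b_dH_r=x_{e+1}c_{r+1}-c_r .$$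
This proves the claim.

**Step 7.4: one linear functional for all $m$.** This step converts smallness into an identity among left functions, with coefficients independent of $m$. Let
$$\mathcal V=\Big\{\xi\in\mathbb F_q(t)^{\Gamma\times\{0,\dots,w+1\}}:\ \Big(\sum_{\gamma,k}\xi_{\gamma,k}(\theta)\,W_{\gamma,e}^{(k)}\Big)_e\ \text{is small}\Big\},$$
an $\mathbb F_q(t)$-subspace. The digits $W_{\gamma,e}^{(k)}$ do not depend on $m$, so neither does $\mathcal V$. As $g\in\mathbb F_q[t]$ and $\pi_r$ is $\mathbb F_q(t)$-linear, $H_r$ is $g(\theta)$ times the sum belonging to the vector $\big(\pi_r(\Psi_\gamma^{(m)}y_{m-1}^k)\big)_{\gamma,k}$. So by Step 7.3 this vector lies in $\mathcal V$ for every $m>M$ and every $r$. Let $V\subset\mathcal V$ be the span of all these vectors.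

Let $\gamma_0=(\varnothing,w)$. Then $W_{\gamma_0}=\ell_e$ has degree $<q^{e+1}$, so $W_{\gamma_0}^{(0)}=\ell_e$; and $\Psi_{\gamma_0}^{(m)}=\psi_m[f_{[w]}]$. By Lemma 5 the unit vector at position $(\gamma_0,0)$ is not in $\mathcal V$, hence not in $V$. So some linear functional vanishes on $V$ and has value $1$ at this unit vector: there is $\xi\in\mathbb F_q(t)^{\Gamma\times\{0,\dots,w+1\}}$ with $\xi_{\gamma_0,0}=1$ and
$$\pi_r\Big(\sum_{\gamma,k}\xi_{\gamma,k}\,\Psi_\gamma^{(m)}y_{m-1}^k\Big)=0\qquad\text{for all }r\text{ and all }m>M .$$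
All coordinates of the element in parentheses vanish, so
$$\sum_{\gamma,k}\xi_{\gamma,k}\,y_{m-1}^k\,\Psi_\gamma^{(m)}=0\quad\text{in }O_m,\text{ for all }m>M .$$
Any $\gamma=(s'',n)\ne\gamma_0$ in $\Gamma$ has $n<w$, and $(\Psi_\gamma^{(m)})_m\in\mathcal P_{\le n}$. Reading the identity in $\mathcal S$ gives $p(u)\,\psi[f_{[w]}]\in\mathcal P_{\le w-1}$ with $p(u)=\sum_k\xi_{\gamma_0,k}u^k$. Since $p(0)=1$, $p(u)$ is a nonzero element of the field $\mathbb E$, so $\psi[f_{[w]}]\in\mathcal P_{\le w-1}$. This proves Proposition 4. $\square$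

## 8. Counting independent left functions

**Lemma 6.** *$\dim_{\mathbb E}\mathcal P_{\le N}\ge\sum_{n\le N}D_n$ for every $N\ge0$.*

The rest of this section proves Lemma 6. Put $\ell'=t^q-t$.

**Step 8.1: two identities for the $\delta_j$.** They are the left counterparts of Step 3.2. For $i\ge0$,
$$\ell'\sum_{j\le i}\delta_j^{q-1}=(t^q-y_i)\,\delta_i^{q-1},\qquad\delta_{i+1}^q=\ell'\,\delta_i\sum_{j\le i}\delta_j^{q-1}. \tag{6}$$
For $i=0$ the first reads $\ell'=t^q-t$. For $i\ge1$, because $y_{i-1}=y_i^q$,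
$$(t^q-y_{i-1})\,\delta_{i-1}^{q-1}=(t-y_i)^q\delta_{i-1}^{q-1}=(t-y_i)\,\delta_i^{q-1},$$
so the right sides for $i$ and $i-1$ differ by $\big((t^q-y_i)-(t-y_i)\big)\delta_i^{q-1}=\ell'\delta_i^{q-1}$, as they should. For the second, $\delta_i^q=\prod_{k=1}^i(t^q-y_k^q)=\prod_{k=0}^{i-1}(t^q-y_k)$, so $\delta_{i+1}^q=(t^q-y_i)\,\delta_i^q$, and the first identity applies.

For $i=m-1$ the first identity says $\psi[(q-1)]=(t^q-u)/\ell'\in\mathbb E=\mathcal P_{\le0}$. So the one-letter word $(q-1)$ lies in $\mathcal K_{q-1}$. This agrees with Proposition 4, since $z_{\mathcal A}(q-1)=0$.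

**Step 8.2: $\varepsilon^q\in\mathcal P_{\le q}$.** This provides a new element, of weight $q$. Sum the second identity of (6) over $0\le i\le m-2$:
$$N_m[(q)]-1=\ell'\big(N_{m-1}[(q-1,1)]+N_{m-1}[(q)]\big).$$
Multiply by $\delta_{m-1}^{-q}$ and solve for $\delta_{m-1}^{-q}$. It suffices that $\psi'[s]:=(\delta_{m-1}^{-|s|}N_{m-1}[s])_m\in\mathcal P_{\le|s|}$ for every word $s$. For $s=\varnothing$ this is clear. For $s=(s_1,\dots,s_r)\ne\varnothing$ let $s^-$ be $s$ without its last letter. Then $N_m[s]=N_{m-1}[s]+N_{m-1}[s^-]\,\delta_{m-1}^{s_r}$; multiplying by $\delta_{m-1}^{-|s|}$ gives $\psi[s]=\psi'[s]+\psi'[s^-]$, and we induct on depth.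

**Step 8.3: letters with a power of $y_j$.** The field $\mathbb E$ contains $u$, but inside a nested sum the factors $y_j$ are not coefficients. We want to allow them. For integers $n\ge1$, $i\ge0$ with $qi<n$ let $\alpha=(n,i)$ be an *extended letter*, with $n(\alpha)=n$ and $a_\alpha(j)=y_j^i\delta_j^n$. For a word $\mathbf a=(\alpha_1,\dots,\alpha_r)$ in such letters let
$$\mathcal N_m[\mathbf a]=\sum_{0\le j_1<\cdots<j_r<m}\ \prod_ka_{\alpha_k}(j_k),\qquad n(\mathbf a)=\sum_kn(\alpha_k),\qquad|\mathbf a|=r ,$$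
and $\mathcal N[\mathbf a]=(\mathcal N_m[\mathbf a])_m$. The letter $(n,0)$ is the ordinary letter $n$; the first new letter is $(q+1,1)$, with $a_\alpha(j)=y_j\delta_j^{q+1}$. By (6), $\ell'(N_j[(q-1)]+\delta_j^{q-1})=(t^q-y_j)\delta_j^{q-1}$, that is,
$$y_j\,\delta_j^{q-1}=t\,\delta_j^{q-1}-\ell'N_j[(q-1)]. \tag{7}$$
Hence
$$a_\alpha(j)=\delta_j^{\,n-i(q-1)}\big(t\,\delta_j^{q-1}-\ell'N_j[(q-1)]\big)^i,\qquad n-i(q-1)\ge1 .$$
Expand, and write powers of $N_j[(q-1)]$ by quasi-shuffle: $a_\alpha(j)$ is a combination, with coefficients in $\mathbb F_q(t)$ independent of $j$, of terms $\delta_j^aN_j[s]$ with $a\ge1$ and $a+|s|=n$. It follows that *$\mathcal N_m[\mathbf a]$ is a combination, with coefficients in $\mathbb F_q(t)$ independent of $m$, of $N_m[s]$ with $|s|=n(\mathbf a)$.* We induct on $r$. We have $\mathcal N_m[\mathbf a\alpha]=\sum_{j<m}\mathcal N_j[\mathbf a]\,a_\alpha(j)$. By induction and quasi-shuffle the summand is a combination of terms $\delta_j^aN_j[s'']$ with $a\ge1$,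 $a+|s''|=n(\mathbf a)+n(\alpha)$, and $\sum_{j<m}\delta_j^aN_j[s'']=N_m[(s'',a)]$. Together with Step 8.2 we get
$$\varepsilon^{qj+n(\mathbf a)}\,\mathcal N[\mathbf a]\in\mathcal P_{\le qj+n(\mathbf a)}\qquad(j\ge0). \tag{8}$$

**Step 8.4: which letters to keep.** Not all these elements are independent: (6) shows $\mathcal N[(q-1,0)]\in\mathbb E\,\varepsilon^{-(q-1)}$. The obstruction is described by
$$\mathrm{Cob}_n=\{r-(t-u)^{-n}\tau r:r\in\mathbb E\}\qquad(n\ge1),$$
an $L$-subspace of $\mathbb E$. For $n=q-1$ and $r=u-t^q$ we have $\tau r=u^q-t^q=(u-t)^q=-(t-u)^q$, so $r-(t-u)^{-(q-1)}\tau r=u-t^q+(t-u)=-\ell'$. Thus $1\in\mathrm{Cob}_{q-1}$, which will exclude the letter $(q-1,0)$. Let $\kappa_n=\lceil n/q\rceil\ge1$; note that $i<\kappa_n$ if and only if $qi<n$. Let $[(q-1)\mid n]$ be $1$ if $q-1$ divides $n$ and $0$ otherwise.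

**Lemma 7.** *(a) If $n\ge1$, $r\in\mathbb E$ and $\tau r=(t-u)^nr$, then $r=0$. (b) If $r\in\mathbb E$ and $\tau r=r$, then $r\in L$. (c) The image of $\bigoplus_{i<\kappa_n}Lu^i$ in $\mathbb E/\mathrm{Cob}_n$ has $L$-dimension at least $\lambda_n:=\kappa_n-[(q-1)\mid n]$.*

*Proof.* Identify $\mathbb E$ with $L(U)$, where $\tau r=r(U^q)$. We first show: if
$$(t-U)^n(r-p)=r(U^q)\qquad\text{with }n\ge0,\ p\in L[U],\ r\in L(U),$$
then $r$ is a polynomial. Suppose $r$ has a pole in the algebraic closure $\overline L$; let $\omega\ge1$ be the maximal pole order, attained at $a$. Since $U^q-a=(U-a^{1/q})^q$, the right side has a pole of order $q\omega>\omega$ at $a^{1/q}$, while all pole orders on the left are $\le\omega$. This is a contradiction, so $r\in L[U]$.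

(b) Take $n=0$, $p=0$. If $r\ne0$, then $\deg r=q\deg r$, so $r$ is constant.

(a) Take $p=0$ and suppose $r\ne0$. Let $Z$ be the finite zero set of the polynomial $r$ in $\overline L$. In $r(U^q)=(t-U)^nr(U)$ put $U=t$: so $t^q\in Z$. Put $U=a\in Z$: so $a^q\in Z$. Hence $Z$ contains the infinitely many elements $t^{q^j}$, $j\ge1$, a contradiction.

(c) Consider pairs $(r,p)$ with $p\in L[U]$, $\deg p<\kappa_n$ and $p=r-(t-u)^{-n}\tau r$. By the first paragraph $r$ is a polynomial. If $r=0$ then $p=0$. Suppose $r\ne0$ has degree $k$. If $k<\kappa_n$, then $\deg r(U^q)=qk<n$, but $(t-U)^n$ divides $r(U^q)\ne0$, a contradiction. So $k\ge\kappa_n>\deg p$, hence $\deg(r-p)=k$ and $n+k=qk$, i.e. $k=n/(q-1)$. So there are no nonzero pairs unless $(q-1)\mid n$. In that case every nonzero solution $r$ has degree exactly $n/(q-1)$, so the coefficient of $U^{n/(q-1)}$ is injective on the $L$-space of solutions $r$, which has dimension $\le1$. Since $r\mapsto p$ maps this space onto $\mathrm{Cob}_n\cap\bigoplus_{i<\kappa_n}Lu^i$,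 this intersection has dimension at most $[(q-1)\mid n]$. $\square$

For each $n$ choose a set $C_n$ of exactly $\lambda_n$ letters $(n,i)$, $i<\kappa_n$, such that the corresponding $u^i$ are $L$-linearly independent modulo $\mathrm{Cob}_n$. This is possible because the $u^i$ span the image in (c). Let $C=\bigcup_nC_n$ and let $C^*$ be the set of words in $C$.

**Lemma 8.** *The elements $\varepsilon^k\mathcal N[\mathbf a]$, $k\in\mathbb Z$, $\mathbf a\in C^*$, are $\mathbb E$-linearly independent in $\mathcal S$.*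

*Proof.* The plan is to compare a shortest relation with its shift. For $\alpha=(n,i)$ we have $a_\alpha(m-1)=y_{m-1}^i\delta_{m-1}^n$, so splitting off the terms with last index $m-1$ gives
$$\tau\mathcal N[\mathbf a\alpha]=\mathcal N[\mathbf a\alpha]-u^i\varepsilon^{-n}\,\tau\mathcal N[\mathbf a]. \tag{9}$$
Iterating, $\tau\mathcal N[\mathbf a\alpha]=\mathcal N[\mathbf a\alpha]-u^i\varepsilon^{-n}\mathcal N[\mathbf a]$ plus terms $\mathcal N[\mathbf b]$ for prefixes $\mathbf b$ of length $<|\mathbf a|$, with coefficients in $\mathbb F_q[u,\varepsilon^{-1}]$.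

Suppose there is a nontrivial relation $\sum r_{k,\mathbf a}\,\varepsilon^k\mathcal N[\mathbf a]=0$, a finite sum with $r_{k,\mathbf a}\in\mathbb E$. Choose one with minimal $h=\max\{|\mathbf a|:\text{some }r_{k,\mathbf a}\ne0\}$, and among these one with the fewest nonzero $r_{k,\mathbf a}$ with $|\mathbf a|=h$. Multiplying by an element of $\mathbb E^\times\varepsilon^{\mathbb Z}$ we may assume $r_{0,\mathbf a_0}=1$ for some $\mathbf a_0$ with $|\mathbf a_0|=h$. Subtract its image under $\tau$. Since $\tau(\varepsilon^k)=(t-u)^k\varepsilon^k$, the length-$h$ coefficients become $r_{k,\mathbf a}-(t-u)^k\tau r_{k,\mathbf a}$. No new positions of length $h$ arise, and at $(0,\mathbf a_0)$ the new coefficient is $0$. By minimality all coefficients of the new relation vanish. In particular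
$$r_{k,\mathbf a}=(t-u)^k\,\tau r_{k,\mathbf a}\qquad\text{for }|\mathbf a|=h .$$
If $k<0$, Lemma 7(a), applied with $n=-k$, gives $r_{k,\mathbf a}=0$. If $k>0$ and $r_{k,\mathbf a}\ne0$, then $1/r_{k,\mathbf a}$ satisfies $\tau(1/r_{k,\mathbf a})=(t-u)^k/r_{k,\mathbf a}$, contradicting Lemma 7(a); so $r_{k,\mathbf a}=0$ again. For $k=0$, Lemma 7(b) gives $c_{\mathbf a}:=r_{0,\mathbf a}\in L$.

If $h=0$, the original relation reads $1=0$, a contradiction. If $h\ge1$, write $\mathbf a_0=\mathbf v\alpha$ with $\alpha=(n,i_0)$. Look at the coefficient of $\varepsilon^{-n}\mathcal N[\mathbf v]$ in the new, trivial relation. By (9) it receives contributions only from $r:=r_{-n,\mathbf v}$ and from the length-$h$ words $\mathbf v(n,i)$ at $k=0$: shifting replaces a word by its prefixes, and length-$h$ words occur only with $k=0$. It equals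
$$r-(t-u)^{-n}\tau r+\sum_{(n,i)\in C_n}c_{\mathbf v(n,i)}\,u^i=0 .$$
So $\sum c_{\mathbf v(n,i)}u^i\in\mathrm{Cob}_n$ with coefficients in $L$, and $c_{\mathbf v\alpha}=1$. This contradicts the choice of $C_n$. $\square$

**Step 8.5: the count.** We finish the proof of Lemma 6. Distinct pairs $(j,\mathbf a)$ with $j\ge0$, $\mathbf a\in C^*$ give distinct pairs $(qj+n(\mathbf a),\mathbf a)$. So by (8) and Lemma 8, $\dim_{\mathbb E}\mathcal P_{\le N}$ is at least the number of pairs $(j,\mathbf a)$ with $qj+n(\mathbf a)\le N$. The generating series of the pairs by $qj+n(\mathbf a)$ is $\frac1{(1-X^q)(1-\Lambda)}$ with $\Lambda=\sum_n\lambda_nX^n$. Since $\kappa_n$ counts the $i\ge0$ with $qi<n$, we have $\sum_n\kappa_nX^n=\sum_{i\ge0}\frac{X^{qi+1}}{1-X}=\frac X{(1-X)(1-X^q)}$, so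
$$\Lambda=\frac X{(1-X)(1-X^q)}-\frac{X^{q-1}}{1-X^{q-1}} .$$
Now
$$(1-X^q)(1-\Lambda)=\frac{1-2X-X^q+X^{q+1}}{1-X}+\frac{X^{q-1}(1-X^q)}{1-X^{q-1}}=\frac{1-2X+X^{q+1}}{(1-X)(1-X^{q-1})}=\frac{1-X-\cdots-X^q}{1-X^{q-1}} .$$
The middle equality is
$$(1-2X-X^q+X^{q+1})(1-X^{q-1})+X^{q-1}(1-X^q)(1-X)=1-2X+X^{q+1}:$$
on multiplying out, the terms in $X^{q-1}$, $X^q$, $X^{2q-1}$, $X^{2q}$ cancel. The last equality is $(1-X)(1-X-\cdots-X^q)=1-2X+X^{q+1}$. So the number of pairs with value $n$ is $D_n$, and Lemma 6 follows. $\square$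

As a check, let $q=3$: then $\lambda_1,\dots,\lambda_4=1,0,1,1$. The pairs of value $3$ are the empty word with $j=1$, and with $j=0$ the words whose letters have values $1,1,1$ or $3$, three in all. The pairs of value $4$ are the value-$1$ letter with $j=1$, and with $j=0$ the words with letter values $1,1,1,1$, or $1,3$, or $3,1$, or $4$, five in all. This agrees with $D_3=3$, $D_4=5$.

## 9. Closing the chain of inequalities

**Corollary 9.** *For every $N\ge0$,*
$$\dim_L\mathrm{Span}_L\{z_{\mathcal A}(s):|s|\le N\}\ \ge\ \sum_{n\le N}\dim_LQ_n/\mathcal K_n\ \ge\ \dim_{\mathbb E}\mathcal P_{\le N}\ \ge\ \sum_{n\le N}D_n .$$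

*Proof.* For the first inequality choose sets $\mathcal C_n$ of words of weight $n$ whose classes form a basis of $Q_n/\mathcal K_n$. Suppose there were a nontrivial $L$-relation among the $z_{\mathcal A}(s)$, $s\in\bigcup_{n\le N}\mathcal C_n$, and let $w$ be the largest weight of a word occurring in it with nonzero coefficient. By Proposition 4 its weight-$w$ part is a nonzero element of $\mathcal K_w\cap\mathrm{Span}_L\,\mathcal C_w=0$, a contradiction. For the second, the image of $\psi:Q_n\to\mathcal P_{\le n}/\mathcal P_{\le n-1}$ spans the target over $\mathbb E$, and $\mathcal K_n$ maps to $0$. So $\dim_{\mathbb E}\mathcal P_{\le n}/\mathcal P_{\le n-1}\le\dim_LQ_n/\mathcal K_n$, and we sum over $n\le N$. The third is Lemma 6. $\square$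

**Proof of Theorem A.** The lower bound is cumulative in the weight and the upper bounds are weight by weight; we put them in one chain. For every $N\ge0$, by Corollary 9, Step 3.5, Lemma 3 and Lemma 2,
$$\begin{aligned}\sum_{n\le N}D_n&\le\dim_L\mathrm{Span}_L\{z_{\mathcal A}(s):|s|\le N\}\le\dim_K\sum_{n\le N}\mathcal Z_{\mathcal A_K,n}\le\sum_{n\le N}\dim_K\mathcal Z_{\mathcal A_K,n}\\&\le\sum_{n\le N}(\rho_n-\rho_{n-q+1})=\sum_{n=N-q+2}^N\rho_n\le\sum_{n=N-q+2}^Nt_n=\sum_{n\le N}(t_n-t_{n-q+1})=\sum_{n\le N}D_n .\end{aligned}$$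
The second inequality holds because the $L$-span in question is the $L$-span of the $K$-space $\sum_{n\le N}\mathcal Z_{\mathcal A_K,n}$. The two equalities with sums over $N-q+2\le n\le N$ are telescoping. The two ends agree, so all inequalities are equalities. As $\rho_n\le t_n$ termwise and $n=N$ belongs to the range $N-q+2\le n\le N$, we get $\rho_N=t_N$ for all $N$. As $\dim_K\mathcal Z_{\mathcal A_K,n}\le\rho_n-\rho_{n-q+1}$ termwise, equality of the sums gives, for all $n$,
$$\dim_K\mathcal Z_{\mathcal A_K,n}=\rho_n-\rho_{n-q+1}=t_n-t_{n-q+1}=D_{\mathcal A_K,n} .\qquad\blacksquare$$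

**Proof of Theorem B.** (1) Equality in $\dim_K\sum_{n\le N}\mathcal Z_{\mathcal A_K,n}\le\sum_{n\le N}\dim_K\mathcal Z_{\mathcal A_K,n}$ for all $N$ says that the sum is direct. A finite $K$-independent family in $\sum_n\mathcal Z_{\mathcal A_K,n}$ lies in $\sum_{n\le N}\mathcal Z_{\mathcal A_K,n}$ for some $N$ and extends to a $K$-basis of it. By equality of the second and third terms of the chain, the $L$-span of this basis has $L$-dimension equal to the number of its elements, so the basis is $L$-independent.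

(2) The first assertion is Lemma 1, and $\rho_w=t_w$ was just shown. By Step 3.4, $\eta=z(q-1)=\zeta_A(q-1)_{<\bullet}$. The kernel of $R_w\to\mathcal Z_{\mathcal A_K,w}$ contains $\eta R_{w-q+1}$, by the proof of Lemma 3. It has dimension $\rho_w-D_w=\rho_{w-q+1}$, and this is also $\dim\eta R_{w-q+1}$, because multiplication by $\eta$ is injective on $R_{w-q+1}$. So the kernel equals $\eta R_{w-q+1}$. By (1), the ring homomorphism $R\to\mathcal A_K$ has kernel the direct sum of these kernels, which is $\eta R$, and its image is $\bigoplus_w\mathcal Z_{\mathcal A_K,w}$.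

(3) Put $n=w-1$ with $w\ge1$, so that the map in question is $\varphi$ from the proof of Lemma 2. Since $\rho_w=t_w=t_{w-1}+\cdots+t_{w-q}=\rho_{w-1}+\cdots+\rho_{w-q}$, equality holds in Lemma 2. So the inclusion of $(\ell_1\eta T-\nu)\bigoplus_kR_{w-1-q-k}T^k$, which is the degree-$n$ part of $(\ell_1\eta T-\nu)R[T]$, in $\ker\varphi$ is an equality. $\blacksquare$
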